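\title{There Are No $\sigma$-Scattered Hagendorf Orders}

\begin{abstract}
An ordinal of the form $\omega^\alpha$ embeds into each of its nonempty final segments and into none of its proper initial segments, and every linear order strictly below it under embeddability embeds into one of its proper initial segments. A Hagendorf order is a linear order with these properties that is not an ordinal $\omega^\alpha$. J.~Larson asked whether a Hagendorf order can be $\sigma$-scattered, that is, a countable union of scattered suborders. We prove that it cannot. We also show that a nonempty $\sigma$-scattered order is an ordinal if and only if it embeds into no proper initial segment of itself and every strictly smaller order embeds into one. The proofs are carried out in ZFC and rest on Laver's theorem that the $\sigma$-scattered orders are well-quasi-ordered by embeddability.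
\end{abstract}

\section{Introduction}

All orders in this paper are linear orders, considered up to isomorphism. We write $\psi\le\varphi$ if $\psi$ embeds into $\varphi$, and $\psi<\varphi$ if $\psi\le\varphi$ but $\varphi\not\le\psi$. A \emph{proper initial segment} of $\varphi$ is an initial segment $A\ne\varphi$, so that $\varphi=A+B$ with $B$ nonempty; the empty set is allowed as $A$.

For an ordinal $\varphi$, embeddability is described completely by initial segments: the orders $\psi<\varphi$ are exactly the proper initial segments of $\varphi$. We ask to what extent this behavior singles out the ordinals. Consider two properties of a nonempty order $\varphi$.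
\begin{enumerate}
\item[(i)] $\varphi$ is \emph{strictly indecomposable to the right}: whenever $\varphi=A+B$ with $B$ nonempty, $\varphi\le B$ and $\varphi\not\le A$.
\item[(ii)] Every $\psi<\varphi$ embeds into a proper initial segment of $\varphi$.
\end{enumerate}
Property (i) says that $\varphi$ embeds into each of its nonempty final segments and into none of its proper initial segments. Property (ii) leaves no room between the proper initial segments and $\varphi$ itself: a suborder either has a copy in a proper initial segment or already contains a copy of $\varphi$.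

Recall that a nonzero ordinal is \emph{additively indecomposable} if it is not the sum of two smaller ordinals; these are exactly the ordinals $\omega^\alpha$, and each nonempty final segment of $\omega^\alpha$ is isomorphic to $\omega^\alpha$. So the ordinals $\omega^\alpha$ satisfy (i) and (ii). Conversely, an ordinal $\varphi$ satisfying (i) is of this form: if $\varphi=\xi+\eta$ with $\xi,\eta<\varphi$, then $\eta\neq0$ and (i) would give $\varphi\le\eta$.

\begin{definition}
A \emph{Hagendorf order} is a nonempty order that satisfies (i) and (ii) and is not an ordinal of the form $\omega^\alpha$.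
\end{definition}

By the previous paragraph a Hagendorf order is not an ordinal at all. An order is \emph{scattered} if the rationals $\mathbb{Q}$ do not embed into it, and \emph{$\sigma$-scattered} if it is a countable union of scattered suborders. Every Hagendorf order is uncountable (F.~Galvin), and no Hagendorf order is scattered (J.~Larson). Countable orders and scattered orders are both $\sigma$-scattered, so the following question of J.~Larson, which we take from Schilhan and Weinert \cite{SW}, asks whether these two results have a common extension: \emph{do $\sigma$-scattered Hagendorf orders exist?} The answer is no.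

\begin{theorem}\label{thm:main}
Every $\sigma$-scattered order satisfying \textup{(i)} and \textup{(ii)} is an ordinal $\omega^\alpha$. Hence no $\sigma$-scattered Hagendorf order exists.
\end{theorem}

The proof does not use the results of Galvin and Larson, and it contains both. If (i) is weakened to its second half, all nonzero ordinals are admitted, and among $\sigma$-scattered orders nothing else is.

\begin{theorem}\label{thm:ordinals}
Let $\varphi\ne\emptyset$ be $\sigma$-scattered. Then $\varphi$ is an ordinal if and only if $\varphi$ embeds into no proper initial segment of itself and every $\psi<\varphi$ embeds into a proper initial segment of $\varphi$.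
\end{theorem}

All arguments are in ZFC. The only substantial result that we quote is Laver's theorem (Theorem~\ref{thm:laver}).

\section{Shrinking the blocks: two examples and the plan}\label{sec:examples}

For an order $X$ and orders $x_i$ $(i\in X)$, the sum $\sum_{i\in X}x_i$ is obtained from $X$ by replacing each point $i$ by a copy of $x_i$. We write $x\cdot D=\sum_{d\in D}x$ for the sum of $D$ copies of $x$. Then $(x\cdot D)\cdot E=x\cdot(D\cdot E)$, and for ordinals this is the ordinal product. Sums are monotone: $x_i\le y_i$ for all $i$ gives $\sum x_i\le\sum y_i$, and $D\le E$ gives $x\cdot D\le x\cdot E$. The reverse of $D$ is $D^*$, a natural number $n$ denotes the order with $n$ points, and $x\equiv y$ means $x\le y\le x$.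

Property (i) is easy to arrange by repeating a block along an ordinal. The examples show how (ii) then fails.

\begin{example}\label{ex:omegastar}
Let $\varphi=\omega^*\cdot\omega=\omega^*+\omega^*+\cdots$. A nonempty final segment contains all but finitely many blocks, hence a copy of $\varphi$. A proper initial segment is contained in some $\omega^*\cdot n$, and $\omega\not\le\omega^*\cdot n$, because an increasing sequence would have infinitely many terms in one block $\omega^*$. Since $\omega\le\varphi$ (take one point from each block), $\varphi$ embeds into no proper initial segment, and (i) holds. The same order $\omega$ refutes (ii): $\omega<\varphi$ because $\omega^*\not\le\omega$, and $\omega$ embeds into no proper initial segment.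
\end{example}

\begin{example}\label{ex:Q}
Let $\varphi=\mathbb{Q}\cdot\omega_1$. This order is neither countable nor scattered, but it is $\sigma$-scattered: for each rational $q$, the copies of $q$ in the blocks form a suborder of type $\omega_1$. Nonempty final segments contain a copy of $\varphi$, and proper initial segments are countable, so (i) holds. Again (ii) fails: $\omega_1<\varphi$, and $\omega_1$ is uncountable. Passing to $\varphi\cdot\omega$ puts $\omega_1$ into a proper initial segment but only moves the problem. An ordinal that embeds into $\varphi$ has countable proper initial segments and so is at most $\omega_1$; hence $\omega_1\cdot\omega$, which is $<\varphi\cdot\omega$, embeds into no $\varphi\cdot n$.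
\end{example}

In both examples $\varphi=b\cdot\delta$, and the counterexample to (ii) is $x\cdot\delta$ for a smaller block $x<b$, namely $x=1$. This is the basic move of the proof. If (ii) holds and $x\cdot\delta<\varphi$, then $x\cdot\delta\le b\cdot\xi$ for some $\xi<\delta$, and a pigeonhole argument puts many consecutive copies of $x$ into a single copy of $b$. For $b=\omega^*$ already $\omega$ copies of $1$ are too many. For $b=\mathbb{Q}$, which satisfies $b\cdot2\le b$ and swallows every countable repetition, one must go up to $\omega_1$ copies. These two cases, $b\cdot 2\not\le b$ and $b\cdot2\le b$, run through the whole paper. In the first, a block that swallows two copies of every smaller block satisfies (i) and (ii) itself, up to reversal, and an induction applies (Lemma~\ref{lem:nonidem}). In the second we need to know, for each $\sigma$-scattered $b$ with $b\cdot2\le b$, a smaller block $x$ that plays the role of $1$ in $\mathbb{Q}$ (Lemma~\ref{lem:witness}).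

A Hagendorf order need not be given as a repetition of one block, so the argument has to produce such a form. Let $\varphi$ be a minimal counterexample to Theorem~\ref{thm:main}, let $\mathcal{I}$ be the collection of orders that embed into a proper initial segment of $\varphi$, and let $\mathcal{P}$ be the indecomposable members of $\mathcal{I}$, the available blocks.
\begin{enumerate}
\item[1.] The blocks are directed under $\le$ (Section~\ref{sec:directed}).
\item[2.] $\varphi$ is not equivalent to a repetition of one block along an ordinal, nor to a well-ordered sum of repetitions of one block along reversed ordinals (Section~\ref{sec:repetitions}).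
\item[3.] There are regular cardinals $\alpha_0,\beta_0$ at which repetition of large blocks along ordinals and reversed ordinals leaves $\mathcal{I}$, and $\varphi\le p\cdot D$ for a block $p$ and a $\sigma$-scattered $D$ containing neither $\alpha_0$ nor $\beta_0^*$ (Section~\ref{sec:end}).
\item[4.] The orders $p\cdot E$, for \emph{scattered} $E$ containing neither $\alpha_0$ nor $\beta_0^*$, all lie below one block. A minimal such block $z$ satisfies $z\cdot D\le z$, so $\varphi\le z\in\mathcal{I}$, against (i) (Section~\ref{sec:end}).
\end{enumerate}
Sections~\ref{sec:tools}--\ref{sec:idem} contain the general theory needed, and Section~\ref{sec:ordinals} deduces Theorem~\ref{thm:ordinals}.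

\section{Blocks and indecomposable orders}\label{sec:tools}

\subsection*{Standard facts}
Every ordinal is uniquely $\lambda+n$ with $\lambda$ a limit ordinal or $0$ and $n<\omega$. A suborder of an ordinal is an ordinal. Every nonempty final segment of an infinite cardinal $\mu$ is isomorphic to $\mu$. A limit ordinal $\delta$ is a sum $\sum_{i<\operatorname{cf}(\delta)}\rho_i$ with all $\rho_i<\delta$, and then $\delta^*=\sum_{i\in\operatorname{cf}(\delta)^*}\rho_i^*$; if $\operatorname{cf}(\delta)=\delta$, then $\delta$ is a regular cardinal.

Every countable order embeds into $\mathbb{Q}$, and $\mathbb{Q}$ embeds into every dense order with at least two points. A union of two scattered suborders is scattered: if $\mathbb{Q}=S\cup T$, then either $S$ meets every open interval and is dense, or $T$ contains an open interval.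

For a nonempty order $c$ without last element, $\operatorname{cf}(c)$ is the least length of a strictly increasing cofinal sequence. It is an infinite regular cardinal, $\operatorname{cf}(c)\le c$, and fewer than $\operatorname{cf}(c)$ points of $c$ have an upper bound.

\begin{lemma}\label{lem:cofinal}
Let $c\neq\emptyset$ have no last element, and let $(v_i)_{i<\nu}$ be strictly increasing and cofinal in $c$, where $\nu=\operatorname{cf}(c)$. Then $c=\sum_{i<\nu}c_i$ with $v_i$ the last element of $c_i$.
\end{lemma}

\begin{proof}
Let $c_i$ be the set of $v\in c$ for which $i$ is least with $v\le v_i$.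
\end{proof}

We use constantly that an embedding $g\colon x\to y$ maps a proper initial segment $A$ of $x$ into a proper initial segment of $y$, namely into $\{v:v<g(w)\}$ for any $w\in x\setminus A$.

An equivalence relation on an order $L$ is \emph{convex} if its classes are convex. The quotient is then an order, $L$ is the sum of the classes along the quotient, and the quotient embeds into $L$ by a choice of representatives. Suborders, reversals and quotients by convex equivalence relations of $\sigma$-scattered orders are $\sigma$-scattered.

\subsection*{The pigeonhole principle for sums}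
When one sum embeds into another and the first index order is too long for the second, many summands are compressed into one.

\begin{lemma}[Block lemma]\label{lem:blocks}
Let $f\colon\sum_{i\in X}x_i\to\sum_{j\in Y}y_j$ be an embedding, with all $x_i$ nonempty.
\begin{enumerate}
\item[(a)] If $X=\mu$ is an infinite regular cardinal and $\mu\not\le Y$, then $f$ maps $\sum_{i_0\le i<\mu}x_i$ into a single $y_j$, for some $i_0<\mu$.
\item[(b)] If $X=\xi$ is a limit ordinal and $\xi\not\le Y$, then $f$ maps $\sum_{n<\omega}x_{i_0+n}$ into a single $y_j$, for some $i_0<\xi$.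
\item[(c)] If $X=\mathbb{Q}$ and $Y$ is scattered, then $f$ maps some $x_i$ into a single $y_j$.
\item[(d)] If $X=Y=n$ is finite and nonzero, then $f$ maps some $x_i$ into a single $y_j$.
\end{enumerate}
The mirror images of \textup{(a)} and \textup{(b)} hold for $X=\mu^*$ and $X=\xi^*$.
\end{lemma}

\begin{proof}
Choose a point in each $x_i$, and let $e_i\in Y$ be the index of the summand that contains its image. The map $i\mapsto e_i$ is nondecreasing, and if $i<k$ and $e_i=e_k=j$, then every $x_t$ with $i<t<k$ is mapped into $y_j$.

(a) It suffices to show that $e$ is eventually constant. If it is not, we choose indices $i_\nu$ $(\nu<\mu)$ recursively: $s=\sup_{\nu'<\nu}i_{\nu'}$ is below $\mu$ by regularity, and some $i_\nu>s$ has $e_{i_\nu}>e_s$. Then $\nu\mapsto e_{i_\nu}$ embeds $\mu$ into $Y$.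

(b) It suffices to find $\lambda<\xi$, a limit or $0$, such that $(e_{\lambda+n})_{n<\omega}$ is eventually constant. If there is none, each set $\{e_{\lambda+n}:n<\omega\}$ has type $\omega$ and no last element, so all its elements lie strictly below $e_{\lambda'}$ for each limit $\lambda'$ with $\lambda<\lambda'<\xi$. Sending $\lambda+n$ to the $n$th element of this set embeds $\xi$ into $Y$.

(c) Since $\mathbb{Q}\not\le Y$, the map $e$ is not injective, so $e_r=e_s$ for some $r<s$; take $i$ strictly between $r$ and $s$.

(d) Otherwise the image of each $x_i$ meets two summands $y_{a_i},y_{b_i}$ with $a_i<b_i$, and $a_0<b_0\le a_1<b_1\le\dots<b_{n-1}$ requires $n+1$ indices.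
\end{proof}

The hypothesis $\mu\not\le Y$ of (a) holds in particular if $Y$ is an ordinal below $\mu$ or a reversed ordinal.

\subsection*{Laver's theorem}
A quasi-order is \emph{well-quasi-ordered} if in every sequence $x_0,x_1,\dots$ there are $i<j$ with $x_i\le x_j$.

\begin{theorem}[Laver \cite{Laver}]\label{thm:laver}
The class of $\sigma$-scattered orders is better-quasi-ordered, hence well-quasi-ordered, under $\le$.
\end{theorem}

We use only the well-quasi-order. It excludes infinite strictly descending sequences, since $x_0>x_1>\cdots$ has $x_i\not\le x_j$ for all $i<j$. So every nonempty class of $\sigma$-scattered orders has a \emph{minimal} member, one with no member of the class strictly below it.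

\subsection*{Indecomposable orders}
An order $b\ne\emptyset$ is \emph{indecomposable} if $b=A+B$ implies $b\le A$ or $b\le B$. By induction, an indecomposable $b\le y_1+\dots+y_n$ satisfies $b\le y_j$ for some $j$; in particular indecomposability is invariant under $\equiv$. The only finite indecomposable order is $1$. A nonempty order $b$ is
\begin{itemize}
\item \emph{right-indecomposable} if it embeds into each of its nonempty final segments; for example $y\cdot\mu$, for $y\neq\emptyset$ and $\mu$ an infinite cardinal;
\item \emph{strictly right} if it satisfies (i), and \emph{strictly left} if $b^*$ satisfies (i);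
\item \emph{idempotent} if $b\cdot2\le b$.
\end{itemize}
All these orders are indecomposable; for an idempotent $b=A+B$, an embedding of $b+b$ into $b$ maps the first copy into $A$ or the second into $B$. Idempotent orders are infinite. The order $\omega$ is strictly right, $\omega^*$ is strictly left, $1$ is both, and $\mathbb{Q}$ is idempotent.

\begin{lemma}\label{lem:finite-sum}
Every nonempty $\sigma$-scattered order is a finite sum of indecomposable orders.
\end{lemma}

\begin{proof}
Let $x$ be a minimal counterexample. It is not indecomposable, so $x=A+B$ with $x\not\le A$ and $x\not\le B$. Then $A$ and $B$ are nonempty and $A,B<x$, so both are finite sums of indecomposables, and so is $x$.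
\end{proof}

\begin{lemma}[Trichotomy]\label{lem:trichotomy}
Every indecomposable order is idempotent, strictly right or strictly left.
\end{lemma}

\begin{proof}
Let $b$ be indecomposable with $b\cdot2\not\le b$. A \emph{cut} is a decomposition $b=A+B$ with $A,B\ne\emptyset$. For each cut exactly one of $b\le A$ and $b\le B$ holds; call the cut \emph{left} or \emph{right} accordingly. If there is no left cut, $b$ is strictly right, and if there is no right cut, $b$ is strictly left. Suppose that both kinds occur. A cut $(A,B)$ with $A\supseteq A'$ for a left cut $(A',B')$ is left, so $A\subseteq A'$ whenever $(A,B)$ is right and $(A',B')$ is left. Hence, with $A_0$ the union of all $A$ from right cuts and $B_0=b\setminus A_0$, the pair $(A_0,B_0)$ is a cut. We show that it is neither left nor right.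

Suppose $f\colon b\to A_0$ is an embedding. Take $w\in B_0$ and $G=\{v:v<f(w)\}$. Then $f(A_0)\subseteq G$, so $b\le A_0\le G$. But $f(w)\in A$ for some right cut $(A,B)$, so $G\subseteq A$ and $b\le A$, which is false for a right cut.

Suppose $f\colon b\to B_0$ is an embedding. Take $w\in A_0$ and $F=\{v:v>f(w)\}$. Then $f(B_0)\subseteq F$, so $b\le B_0\le F$, and $(b\setminus F,F)$ is a right cut. Its left part contains $f(w)\notin A_0$, against the definition of $A_0$.
\end{proof}

In a strictly right order, pieces of proper initial segments can be placed one after another for as long as the cofinality allows.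

\begin{lemma}[Stacking]\label{lem:stacking}
Let $c$ be strictly right with more than one point. Then $c$ has no last element. Let $\nu=\operatorname{cf}(c)$, and let each $x_i$ $(i<\nu)$ embed into a proper initial segment of $c$. Then $\sum_{i<\nu}x_i\le c$, and $\sum_{i<\xi}x_i$ embeds into a proper initial segment of $c$ for each $\xi<\nu$.
\end{lemma}

\begin{proof}
A last element would be a final segment, and $c\le1$. For each $u\in c$ there is an embedding of $c$ into $\{v:v>u\}$, so each $x_i$ embeds into an interval $(u,w)$ with $w\in c$. Place the $x_i$ recursively: at stage $i<\nu$ let $u$ be an upper bound of the points $w_j$ $(j<i)$, and embed $x_i$ into some $(u,w_i)$. This embeds the whole sum, and it maps $\sum_{i<\xi}x_i$ below an upper bound of $\{w_i:i<\xi\}$.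
\end{proof}

Finally, we shall three times collapse an order along the intervals that are small in some sense.

\begin{lemma}[Condensation]\label{lem:condensation}
Let $L$ be an order and $\mathcal{K}$ a class of orders that contains $1$ and is closed under suborders and under sums of two members. For $u\le v$ in $L$ let $u\sim v$ and $v\sim u$ mean $[u,v]\in\mathcal{K}$.
\begin{enumerate}
\item[(a)] $\sim$ is a convex equivalence relation.
\item[(b)] If $b$ is infinite and indecomposable, then $\mathcal{K}=\{x:b\not\le x\}$ is such a class. In this case, if $\mu$ is an infinite cardinal, then $\mu\le L/{\sim}$ implies $b\cdot\mu\le L$, and $\mu^*\le L/{\sim}$ implies $b\cdot\mu^*\le L$.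
\end{enumerate}
\end{lemma}

\begin{proof}
(a) Let $u\sim v\sim w$ with $u\le w$. If $u\le v\le w$, then $[u,w]=[u,v]+(v,w]\in\mathcal{K}$; otherwise $[u,w]$ is contained in $[v,w]$ or in $[u,v]$. Convexity follows from closure under suborders.

(b) The class contains $1$ as $b$ is infinite, and is closed under sums of two members as $b$ is indecomposable. If $(u_i)_{i<\mu}$ is increasing with the $u_i$ pairwise inequivalent, then the intervals $[u_{\lambda+2n},u_{\lambda+2n+1}]$ ($\lambda<\mu$ a limit or $0$, $n<\omega$) are disjoint, are arranged in type $\mu$, and each contains a copy of $b$. The case of $\mu^*$ is the mirror image.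
\end{proof}

\section{Orders that omit $\alpha$ and $\beta^*$}\label{sec:H}

Throughout this section $\alpha,\beta$ are infinite regular cardinals and $\gamma=\max(\alpha,\beta)$. An order $D$ \emph{omits} $\alpha$ and $\beta^*$ if $\alpha\not\le D$ and $\beta^*\not\le D$. The aim is Lemma~\ref{lem:absorption}: an order that absorbs its repetitions along ordinals below $\alpha$ and along reverses of ordinals below $\beta$ absorbs its repetition along every $\sigma$-scattered $D$ that omits $\alpha$ and $\beta^*$. For scattered $D$ this follows from an inductive description. Let $\mathcal{H}(\alpha,\beta)$ be the least class of orders that contains $\emptyset$ and $1$ and is closed under sums $\sum_{i<\xi}E_i$ with $\xi<\alpha$ and $\sum_{i\in\zeta^*}E_i$ with $\zeta<\beta$. A property that holds for $\emptyset$ and $1$ and is preserved by both kinds of sums holds throughout $\mathcal{H}(\alpha,\beta)$; we call this \emph{induction on $\mathcal{H}$}.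

\begin{lemma}\label{lem:H}
Let $\mathcal{H}=\mathcal{H}(\alpha,\beta)$.
\begin{enumerate}
\item[(a)] $E\in\mathcal{H}$ if and only if $E$ is scattered and omits $\alpha$ and $\beta^*$.
\item[(b)] If $\gamma>\omega$, every $\sigma$-scattered $D$ that omits $\alpha$ and $\beta^*$ has $|D|<\gamma$.
\item[(c)] Let $E\in\mathcal{H}$. If $\alpha=\gamma>\omega$, then $\theta\not\le E$ for some ordinal $\theta<\alpha$. If $\beta=\gamma>\omega$, then $\theta^*\not\le E$ for some $\theta<\beta$.
\item[(d)] Fewer than $\gamma$ members of $\mathcal{H}$ have a common upper bound in $\mathcal{H}$.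
\end{enumerate}
\end{lemma}

\begin{proof}
(a) For the forward direction use induction on $\mathcal{H}$. Let $E=\sum_{i\in L}E_i$, where $L$ is $\xi<\alpha$ or $\zeta^*$ with $\zeta<\beta$; this $L$ is scattered and omits $\alpha$ and $\beta^*$. An embedding of $\mathbb{Q}$ into $E$ sends two points, and hence an interval, into one $E_i$, since otherwise $\mathbb{Q}\le L$. An embedding of $\alpha$ sends a final segment of $\alpha$, which is a copy of $\alpha$, into one $E_i$ by Lemma~\ref{lem:blocks}(a), and the mirror statement holds for $\beta^*$.

For the converse note first that $\mathcal{H}$ is closed under suborders, by induction on $\mathcal{H}$: a suborder of $\sum_{i\in L}E_i$ is a sum over $L$ of suborders of the $E_i$. Let $D\ne\emptyset$ be scattered and omit $\alpha$ and $\beta^*$, and let $\sim$ be the relation of Lemma~\ref{lem:condensation}(a) for $\mathcal{K}=\mathcal{H}$. We show that each class $c$ is in $\mathcal{H}$. Let $u_0\in c$ and $c'=\{v\in c:v>u_0\}$. If $c'$ is empty, or has a last element $v$ and so lies in $[u_0,v]$, then $c'\in\mathcal{H}$. Otherwise Lemma~\ref{lem:cofinal} writes $c'$ as a sum over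 $\nu=\operatorname{cf}(c')$ of suborders of intervals $[u_0,v_i]\in\mathcal{H}$, and $\nu<\alpha$ because $\nu\le D$; again $c'\in\mathcal{H}$. The mirror argument, with $\beta$ in place of $\alpha$, gives $\{v\in c:v<u_0\}\in\mathcal{H}$, so $c\in\mathcal{H}$. Two classes $c_1<c_2$ adjacent in the quotient would have $c_1+c_2\in\mathcal{H}$, which makes their points equivalent. So the quotient is dense; it is scattered, since it embeds into $D$; hence it has one point, and $D\in\mathcal{H}$.

(b) Members of $\mathcal{H}$ have size below $\gamma$, by induction on $\mathcal{H}$ and regularity of $\gamma$. By (a), $D$ is a countable union of members of $\mathcal{H}$, and $\gamma$ is regular and uncountable.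

(c) Let $\alpha=\gamma>\omega$ and use induction on $\mathcal{H}$; for $\emptyset$ and $1$ take $\theta=2$. Let $E$ be a sum of the $E_i$, with $\theta_i<\alpha$ and $\theta_i\not\le E_i$. There are fewer than $\alpha$ summands, so $\theta=\sup_i\theta_i<\alpha$. An ordinal $\rho\le E$ is a sum of ordinals below $\theta$, its parts in the $E_i$. If $E=\sum_{i<\xi}E_i$, then $\rho\le\theta\cdot\xi$. If $E=\sum_{i\in\zeta^*}E_i$, the set of indices of nonempty parts is a well-ordered subset of $\zeta^*$, hence finite, and $\rho\le\theta\cdot\omega$. So $\theta\cdot\xi+1$, respectively $\theta\cdot\omega+1$, is an ordinal below $\alpha$ that does not embed into $E$. For the second statement apply the first to $E^*\in\mathcal{H}(\beta,\alpha)$.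

(d) Enumerate the family by a cardinal $\nu<\gamma$ and sum it along $\nu$ if $\gamma=\alpha$, along $\nu^*$ if $\gamma=\beta$.
\end{proof}

A $\sigma$-scattered order that is not scattered has no such inductive construction from below. It can, however, be taken apart from above in $\omega$ steps, each of which is scattered. Let $D\neq\emptyset$ be the union of suborders $S_0\subseteq S_1\subseteq\cdots$, and put $S_{-1}=\emptyset$. A \emph{cell of level $n$} is a class of $D\setminus S_{n-1}$ under the relation ``no element of $S_{n-1}$ lies between''. Cells are convex in $D$, the only cell of level $0$ is $D$, and each cell of level $n+1$ is contained in a cell of level $n$. The \emph{parts} of a cell $X$ of level $n$ are the points of $S_n\cap X$ and the cells of level $n+1$ contained in $X$. They are convex and partition $X$, so they form an order $X^+$, a quotient of $X$.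

\begin{lemma}\label{lem:cells}
If $b\cdot X^+\le b$ for every cell $X$, then $b\cdot D\le b$.
\end{lemma}

\begin{proof}
We assign copies of $b$ inside $b$ by recursion on the level. The cell $D$ receives $b_D=b$. Given the copy $b_X$ for a cell $X$, choose copies $b_c\subseteq b_X$ of $b$ for the parts $c\in X^+$, with $b_c$ entirely below $b_{c'}$ whenever $c<c'$. A point $d\in D$ occurs as a point part exactly once, in the cell of level $n$ containing it, where $n$ is least with $d\in S_n$; it then receives a copy $b_d$. Let $d<d'$, and let $n$ be largest such that $d,d'$ lie in a common cell $X$ of level $n$. They lie in different parts $c<c'$ of $X$, and $b_d\subseteq b_c$, $b_{d'}\subseteq b_{c'}$. So $b_d$ lies below $b_{d'}$.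
\end{proof}

\begin{lemma}[Absorption]\label{lem:absorption}
Let $b\ne\emptyset$ satisfy $b\cdot\xi\le b$ for all $\xi<\alpha$ and $b\cdot\zeta^*\le b$ for all $\zeta<\beta$. If $D$ is $\sigma$-scattered and omits $\alpha$ and $\beta^*$, then $b\cdot D\le b$.
\end{lemma}

\begin{proof}
For $D\in\mathcal{H}(\alpha,\beta)$ use induction on $\mathcal{H}$: $b\cdot\sum_{i<\xi}E_i=\sum_{i<\xi}b\cdot E_i\le b\cdot\xi\le b$, and $b\cdot\sum_{i\in\zeta^*}E_i\le b\cdot\zeta^*\le b$. In general, let $D\neq\emptyset$ be the union of scattered $S_0\subseteq S_1\subseteq\cdots$. By Lemmas~\ref{lem:cells} and~\ref{lem:H}(a) it suffices to show that each $X^+$ is scattered and omits $\alpha$ and $\beta^*$. The second holds because $X^+\le D$. For the first, let $X$ have level $n$. If $c<c'$ in $X^+$, some $s\in S_n$ satisfies $c\le s\le c'$ in $X^+$: either one of $c,c'$ is such a point, or both are cells of level $n+1$, and a point of $S_n$ separates them. If $\mathbb{Q}\le X^+$, then $2\cdot\mathbb{Q}\le X^+$, and choosing one such $s$ for each of the $\mathbb{Q}$ many pairs embeds $\mathbb{Q}$ into $S_n$.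
\end{proof}

\begin{remark}\label{rem:reals}
Lemmas~\ref{lem:H}(b) and~\ref{lem:absorption} fail without $\sigma$-scatteredness. Take $\alpha=\beta=\omega_1$, $b=\mathbb{Q}$ and $D=\mathbb{R}$, which omits $\omega_1$ and $\omega_1^*$. Then $|D|\ge\gamma$, and $\mathbb{Q}\cdot\mathbb{R}\not\le\mathbb{Q}$. These two lemmas and Laver's theorem are the places where the hypothesis enters the paper.
\end{remark}

\section{Idempotent orders}\label{sec:idem}

An idempotent order behaves like $\mathbb{Q}$: it contains densely many copies of itself, so no scattered sum can split it.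

\begin{lemma}\label{lem:idem-basic}
Let $b$ be idempotent.
\begin{enumerate}
\item[(a)] $b\cdot\mathbb{Q}\le b$.
\item[(b)] If $E$ is scattered and $b\le\sum_{e\in E}y_e$, then $b\le y_e$ for some $e$.
\end{enumerate}
\end{lemma}

\begin{proof}
(a) We have $b\cdot3\le(b\cdot2)\cdot2\le b\cdot2\le b$. Enumerate $\mathbb{Q}=\{q_n:n<\omega\}$ and apply Lemma~\ref{lem:cells} with $S_n=\{q_0,\dots,q_n\}$: a cell of level $n$ contains at most one point of $S_n$, so it has at most three parts.

(b) By (a), $b\cdot\mathbb{Q}$ embeds into the sum; apply Lemma~\ref{lem:blocks}(c).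
\end{proof}

For an idempotent $b$ let $\alpha_b$ be the least ordinal with $b\cdot\alpha_b\not\le b$, and $\beta_b$ the least ordinal with $b\cdot\beta_b^*\not\le b$. They exist by cardinality. For example, $\alpha_{\mathbb{Q}}=\beta_{\mathbb{Q}}=\omega_1$. The next lemma writes $b$ as a sum of smaller orders along an index order that $b$ absorbs.

\begin{lemma}\label{lem:idem-structure}
Let $b$ be idempotent and $\sigma$-scattered.
\begin{enumerate}
\item[(a)] $\alpha_b$ and $\beta_b$ are uncountable regular cardinals.
\item[(b)] $b=\sum_{d\in D}x_d$, where all $x_d<b$, the order $D$ is $\sigma$-scattered and omits $\alpha_b$ and $\beta_b^*$, and $|D|<\max(\alpha_b,\beta_b)$.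
\item[(c)] The class $\{x:x<b\}$ is closed under sums over ordinals $\xi<\alpha_b$ and over $\zeta^*$ with $\zeta<\beta_b$.
\end{enumerate}
\end{lemma}

\begin{proof}
(a) By Lemma~\ref{lem:idem-basic}(a), $\alpha_b>\omega$. It is not a successor, since $b\cdot\xi\le b$ gives $b\cdot\xi+b\le b\cdot2\le b$. Write $\alpha_b=\sum_{i<\mu}\rho_i$ with $\mu=\operatorname{cf}(\alpha_b)$ and $\rho_i<\alpha_b$. Then $b\cdot\alpha_b=\sum_{i<\mu}b\cdot\rho_i\le b\cdot\mu$, so $b\cdot\mu\not\le b$ and $\mu=\alpha_b$. For $\beta_b$ note that $\beta_b=\alpha_{b^*}$.

(b) Apply Lemma~\ref{lem:condensation}(b) with $L=b$, let $D=b/{\sim}$, and let the $x_d$ be the classes. If $b\le x_d$, then $b\cdot3\le x_d$, and the middle copy lies in an interval $[u,v]$ with $u,v\in x_d$, against $u\sim v$. So $x_d<b$. The order $D$ omits $\alpha_b$ and $\beta_b^*$ because $b\cdot\alpha_b\not\le b$ and $b\cdot\beta_b^*\not\le b$, and Lemma~\ref{lem:H}(b) bounds its size.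

(c) Such a sum is $\le b\cdot\xi\le b$, respectively $\le b\cdot\zeta^*\le b$, and $b$ does not embed into it by Lemma~\ref{lem:idem-basic}(b).
\end{proof}

Every $x<b$ can be repeated inside $b$ along ordinals below $\alpha_b$. The shrinking argument of Section~\ref{sec:examples} needs a \emph{smaller} block for which repetition breaks down at the same lengths as for $b$ itself.

\begin{lemma}[Witness]\label{lem:witness}
Let $b$ be idempotent and $\sigma$-scattered. There is an indecomposable $x<b$ with $x\cdot\alpha_b\not\le b$ and $x\cdot\beta_b^*\not\le b$.
\end{lemma}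

For $b=\mathbb{Q}$ take $x=1$. For $b=\omega_1\cdot\mathbb{Q}$, which is idempotent with $\alpha_b=\beta_b=\omega_1$, the point $x=1$ is not a witness, but $x=\omega_1$ is: by Lemma~\ref{lem:blocks}(a), an embedding of $x\cdot\omega_1$ or $x\cdot\omega_1^*$ into $b$ would put such a repetition into a single block $\omega_1$.

\begin{proof}
Suppose that every indecomposable $x<b$ has $x\cdot\alpha_b\le b$ or $x\cdot\beta_b^*\le b$. We show that $C=\{x:x<b\}$ then has a greatest element, which absorbs enough to contain $b$. Let $b=\sum_{d\in D}x_d$ as in Lemma~\ref{lem:idem-structure}(b). As $D$ omits $\alpha_b$ and $\beta_b^*$, Lemma~\ref{lem:blocks}(a) shows that every indecomposable $x<b$ embeds into some $x_d$. Let $m$ be the sum of all $x_d$ along the cardinal $|D|$ if $\alpha_b\ge\beta_b$, and along $|D|^*$ otherwise. Since $|D|<\max(\alpha_b,\beta_b)$, Lemma~\ref{lem:idem-structure}(c) gives $m\in C$ and $m'=m\cdot\omega\in C$. A nonempty $y\in C$ is a sum of finitely many indecomposables, each $<b$ and so $\le m$; hence $y\le m'$. Thus $m'$ is greatest in $C$, and $m'\ne\emptyset$ as $1\in C$. By Lemma~\ref{lem:idem-structure}(c),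 $m'\cdot\xi$ and $m'\cdot\zeta^*$ lie in $C$, hence are $\le m'$, for $\xi<\alpha_b$ and $\zeta<\beta_b$. Lemma~\ref{lem:absorption} gives $b\le m'\cdot D\le m'<b$, a contradiction.
\end{proof}

The orders $\omega$ and $\omega^*$ are incomparable and have the same strict predecessors, the finite orders. For idempotents this cannot happen.

\begin{lemma}\label{lem:twins}
There are no incomparable idempotent $\sigma$-scattered orders $b_1,b_2$ with $\{x:x<b_1\}=\{x:x<b_2\}$.
\end{lemma}

\begin{proof}
Suppose there are, and write $\alpha_i=\alpha_{b_i}$, $\beta_i=\beta_{b_i}$. Let first $\alpha_1\ne\alpha_2$, say $\alpha_1<\alpha_2$. Lemma~\ref{lem:witness} gives $x<b_1$ with $x\cdot\alpha_1\not\le b_1$. Then $x<b_2$, so $x\cdot\alpha_1<b_2$ by Lemma~\ref{lem:idem-structure}(c), so $x\cdot\alpha_1<b_1$, a contradiction. Now let $\alpha_1=\alpha_2$ and, say, $\beta_1\le\beta_2$. Write $b_1=\sum_{d\in D}x_d$ as in Lemma~\ref{lem:idem-structure}(b). Then $x_d<b_2$ for all $d$, and $D$ omits $\alpha_2$ and $\beta_2^*$. Lemma~\ref{lem:absorption} gives $b_1\le b_2\cdot D\le b_2$, a contradiction.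
\end{proof}

\section{A minimal counterexample and its blocks}\label{sec:directed}

Suppose that Theorem~\ref{thm:main} fails. The blocks of a strictly right order may be strictly left, as in Example~\ref{ex:omegastar}, so we minimize over a class closed under reversal. Let $\mathcal{C}$ be the class of $\sigma$-scattered orders $\psi$ such that $\psi$ or $\psi^*$ is Hagendorf, and let $\varphi$ be minimal in $\mathcal{C}$. Then $\varphi^*$ is minimal too, so we may assume that $\varphi$ is Hagendorf. This $\varphi$ is fixed until the end of Section~\ref{sec:end}. It is not an ordinal and so embeds into no ordinal. In particular $\varphi\ne1$, so $\varphi$ has no last element by Lemma~\ref{lem:stacking}. Let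
\[
\kappa=\operatorname{cf}(\varphi),
\]
let $\mathcal{I}$ be the set of order types that embed into a proper initial segment of $\varphi$, and let $\mathcal{P}$ be the set of indecomposable members of $\mathcal{I}$. The set $\mathcal{I}$ is downward closed under $\le$, its members are $\sigma$-scattered, and $1\in\mathcal{P}$.

\begin{lemma}\label{lem:basic}
\begin{enumerate}
\item[(a)] $\varphi\notin\mathcal{I}$, and $x<\varphi$ for all $x\in\mathcal{I}$. If $x\le\varphi$ and $x\not\equiv\varphi$, then $x\in\mathcal{I}$.
\item[(b)] If $x_i\in\mathcal{I}$ for $i<\kappa$, then $\sum_{i<\kappa}x_i\le\varphi$, and $\sum_{i<\xi}x_i\in\mathcal{I}$ for $\xi<\kappa$.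
\item[(c)] $\varphi=\sum_{i<\kappa}\varphi_i$ with $\emptyset\ne\varphi_i\in\mathcal{I}$.
\item[(d)] If $\delta$ is a limit ordinal, $\varphi\le\sum_{i<\delta}x_i$ and $y\in\mathcal{I}$, then $y\le\sum_{i<j}x_i$ for some $j<\delta$.
\item[(e)] Every nonempty member of $\mathcal{I}$ is a finite sum of members of $\mathcal{P}$, and $\mathcal{P}$ has a cofinal subset of size at most $\kappa$.
\end{enumerate}
\end{lemma}

\begin{proof}
(a) restates (i) and (ii), (b) is Lemma~\ref{lem:stacking}, and (c) is Lemma~\ref{lem:cofinal}. For (d), an embedding of $\varphi$ into the sum maps each proper initial segment below some point, which lies in some $x_i$; take $j=i+1$. The first half of (e) is Lemma~\ref{lem:finite-sum}. For the second, let $(v_i)_{i<\kappa}$ be cofinal in $\varphi$ and write each $\{v:v\le v_i\}$ as a finite sum of members of $\mathcal{P}$. Every $p\in\mathcal{P}$ embeds into one of these segments and hence, being indecomposable, into one of the summands.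
\end{proof}

Parts (a) and (d) together are the shrinking test of Section~\ref{sec:examples}. The following lemma is the only place where the minimality of $\varphi$ is used.

\begin{lemma}\label{lem:nonidem}
Let $b\in\mathcal{P}$ be not idempotent, and suppose $x\cdot2\le b$ for all $x\in\mathcal{P}$ with $x<b$. Then $b=1$, or $b$ is an infinite ordinal, or $b^*$ is an infinite ordinal.
\end{lemma}

\begin{proof}
Let $b\neq1$; then $b$ is infinite. By Lemma~\ref{lem:trichotomy}, one of $b,b^*$, call it $c$, is strictly right. Every indecomposable $x<b$ is in $\mathcal{P}$, so in either case $y\cdot2\le c$ for every indecomposable $y<c$, and such a $y$ embeds into a proper initial segment of $c$. A nonempty $\psi<c$ is a finite sum of indecomposables $y<c$, so $\psi$ embeds into a proper initial segment of $c$ by Lemma~\ref{lem:stacking}. Thus $c$ satisfies (i) and (ii). If $c$ were Hagendorf, then $b\in\mathcal{C}$ and $b<\varphi$, against minimality. So $c$ is an ordinal.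
\end{proof}

To speak of ``all large blocks'' we need $\mathcal{P}$ to be directed. When $\kappa>\omega$, the order $(p+q)\cdot\omega$ is a block above $p$ and $q$. When $\kappa=\omega$ it may be equivalent to $\varphi$, and we analyze the failure of directedness through the following standard decomposition. An \emph{ideal} of a quasi-order is a nonempty, directed, downward closed subset.

\begin{lemma}\label{lem:ideals}
A well-quasi-ordered set $S$ is a finite union of ideals.
\end{lemma}

\begin{proof}
There is no strictly descending sequence $T_0\supsetneq T_1\supsetneq\cdots$ of downward closed subsets: for $x_n\in T_n\setminus T_{n+1}$ and $n<m$ we have $x_m\in T_{n+1}$, so $x_n\not\le x_m$. If the lemma fails, let $T$ be minimal among downward closed subsets that are not finite unions of ideals. Then $T$ is nonempty and not directed, so some $x,y\in T$ have no common upper bound in $T$, and $T=\{t\in T:x\not\le t\}\cup\{t\in T:y\not\le t\}$. Both sets are downward closed proper subsets of $T$, hence finite unions of ideals.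
\end{proof}

\begin{proposition}\label{prop:directed}
Every subset of $\mathcal{P}$ of size less than $\kappa$ has an upper bound in $\mathcal{P}$.
\end{proposition}

\begin{proof}
Let $\kappa>\omega$ and $p_i\in\mathcal{P}$ for $i<\mu$, where $1\le\mu<\kappa$. Then $(\sum_{i<\mu}p_i)\cdot\omega$ is in $\mathcal{I}$ by Lemma~\ref{lem:basic}(b), applied twice, and it is right-indecomposable.

Let $\kappa=\omega$, and suppose that $\mathcal{P}$ is not directed. By Lemma~\ref{lem:ideals}, $\mathcal{P}=J_1\cup\dots\cup J_k$ with ideals $J_l$. Take $k$ least; then $k\ge2$, and for each $m$ there is $s_m\in J_m$ that lies in no other $J_l$. We show that each $J_l$ has an idempotent top element, and then that $k=2$ and the two tops violate Lemma~\ref{lem:twins}.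

\emph{Each $J_l$ has a countable cofinal subset.} Let $T$ be countable and cofinal in $\mathcal{P}$, by Lemma~\ref{lem:basic}(e). Each $t\in T$ with $t\ge s_l$ lies in $J_l$, since an ideal containing $t$ contains $s_l$. Given $r\in J_l$, there are $r'\in J_l$ above $r$ and $s_l$, and $t\in T$ above $r'$. So $\{t\in T:t\ge s_l\}$ is cofinal in $J_l$.

\emph{Each $J_l$ has a greatest element $b_l$, and $b_l\cdot\omega\le b_l$.} Let $(t_n)_{n<\omega}$ list a countable cofinal subset of $J_l$, each element infinitely often, and let $\psi=\sum_nt_n\le\varphi$. If $\psi\equiv\varphi$, then for $m\ne l$ Lemma~\ref{lem:basic}(d) gives $s_m\le t_0+\dots+t_n$ for some $n$, so $s_m\le t_i$ for some $i$ and $s_m\in J_l$, which is false. So $\psi\in\mathcal{I}$. As each $t_n$ recurs in every tail of the sequence, $\psi$ embeds into every tail of the sum, so $\psi$ is right-indecomposable and $\psi\in\mathcal{P}$. An ideal $J_m$ that contains $\psi$ contains all of $J_l$, in particular $s_l$, so $m=l$. Thus $\psi$ is a greatest element $b_l$ of $J_l$. The same argument for the cofinal subset $\{b_l\}$ gives $b_l\cdot\omega\in J_l$.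

So the $b_l$ are idempotent, they are pairwise incomparable ($b_l\le b_m$ would give $s_l\in J_m$), and every member of $\mathcal{P}$ lies below one of them.

\emph{Shrinking $b_1$.} Let $x<b_1$ and $\chi=(x+b_2+\dots+b_k)\cdot\omega$, so $\chi\le\varphi$ by Lemma~\ref{lem:basic}(b). If $\chi\equiv\varphi$, then $b_1\le(x+b_2+\dots+b_k)\cdot n$ for some $n$ by Lemma~\ref{lem:basic}(d), so $b_1\le x$ or $b_1\le b_j$ with $j\ge2$; both are false. Hence $\chi\in\mathcal{I}$, and $\chi$ is right-indecomposable, so $\chi\le b_j$ for some $j$. Now $b_2,\dots,b_k\le b_j$, and incomparability forces $j=2=k$. So $x\le b_2$, and $b_2\not\le x$ because $b_2\not\le b_1$. We have shown that $k=2$ (use $x=\emptyset$) and that $x<b_1$ implies $x<b_2$. Exchanging the roles of $b_1$ and $b_2$ gives the converse, in contradiction with Lemma~\ref{lem:twins}.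
\end{proof}

\section{Repetitions of a single block}\label{sec:repetitions}

We now carry out in general the argument of Examples~\ref{ex:omegastar} and~\ref{ex:Q}.

\begin{proposition}\label{prop:power}
There are no $b\in\mathcal{P}$ and ordinal $\delta$ with $\varphi\equiv b\cdot\delta$.
\end{proposition}

\begin{proof}
Otherwise choose $b\in\mathcal{P}$ minimal such that some $\delta$ exists, and then $\delta$ least. We have $\delta\ge2$, as $b<\varphi$. For $\xi<\delta$, $b\cdot\xi\in\mathcal{I}$ by Lemma~\ref{lem:basic}(a). Since $\mathcal{I}$ is closed under finite sums and $b\cdot\delta\notin\mathcal{I}$, the ordinal $\delta$ is not a sum of two smaller ordinals; in particular it is a limit. Let $x\in\mathcal{P}$ with $x<b$. Then $x\cdot\delta\le\varphi$, and $x\cdot\delta\not\equiv\varphi$ by the minimality of $b$. Lemma~\ref{lem:basic}(a),(d) gives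
\begin{equation}\label{eq:shrink}
x\cdot\delta\le b\cdot\xi\quad\text{for some }\xi<\delta.
\end{equation}

\emph{Case 1: $b$ is not idempotent.} By \eqref{eq:shrink} and Lemma~\ref{lem:blocks}(b), $x\cdot\omega\le b$ for all $x\in\mathcal{P}$ with $x<b$. So Lemma~\ref{lem:nonidem} applies. If $b$ is an ordinal, then $\varphi$ embeds into the ordinal $b\cdot\delta$. If $b^*$ is an infinite ordinal, then $x=1$ gives $\omega\le b$. Both are impossible.

\emph{Case 2: $b$ is idempotent.} Let $\alpha=\alpha_b$, and let $x<b$ be the witness of Lemma~\ref{lem:witness}; then $x\in\mathcal{P}$ and $x\cdot\alpha\not\le b$. Since $\varphi\not\le b$, we have $\delta\ge\alpha$. Divide: $\delta=\alpha\cdot\theta+\rho$ with $\theta\ge1$ and $\rho<\alpha$. As $\delta$ is not a sum of two smaller ordinals, $\rho=0$, and $\theta$ is not of the form $\theta'+1$ with $\theta'\ge1$, for then $\delta=\alpha\cdot\theta'+\alpha$. If $\theta=1$, then \eqref{eq:shrink} reads $x\cdot\alpha\le b\cdot\xi\le b$, since $\xi<\alpha$. If $\theta$ is a limit, then $\xi\le\alpha\cdot\eta$ for some $\eta<\theta$, so $(x\cdot\alpha)\cdot\theta\le(b\cdot\alpha)\cdot\eta$,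 and Lemma~\ref{lem:blocks}(b) gives $(x\cdot\alpha)\cdot2\le b\cdot\alpha$. The first copy of $x\cdot\alpha$ lies below a point of $b\cdot\alpha$, so $x\cdot\alpha\le b\cdot\xi'\le b$ for some $\xi'<\alpha$. In both cases $x\cdot\alpha\le b$, a contradiction.
\end{proof}

Call $U\subseteq\mathcal{I}$ \emph{bounded} if some $p\in\mathcal{P}$ satisfies $x\le p$ for all $x\in U$. Part (d) of the next corollary is the tool for the rest of the proof: from any unbounded family one can rebuild $\varphi$.

\begin{corollary}\label{cor:bounded}
\begin{enumerate}
\item[(a)] If $b\in\mathcal{P}$, then $b\cdot\kappa\in\mathcal{P}$.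
\item[(b)] Every $x\in\mathcal{I}$ satisfies $x\le p$ for some $p\in\mathcal{P}$.
\item[(c)] $\mathcal{P}$ has no greatest element.
\item[(d)] If $U\subseteq\mathcal{I}$ is not bounded, then $\varphi\equiv\sum_{i<\kappa}x_i$ for some nonempty $x_i\in U$.
\end{enumerate}
\end{corollary}

\begin{proof}
(a) $b\cdot\kappa\le\varphi$ by Lemma~\ref{lem:basic}(b) and $b\cdot\kappa\not\equiv\varphi$ by Proposition~\ref{prop:power}, so $b\cdot\kappa\in\mathcal{I}$; it is right-indecomposable.

(b) A nonempty $x\in\mathcal{I}$ is a sum of $n<\omega$ members of $\mathcal{P}$, which lie below one $p'\in\mathcal{P}$ by Proposition~\ref{prop:directed}. So $x\le p'\cdot n\le p'\cdot\kappa\in\mathcal{P}$.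

(c) If $b$ were greatest, (b) and Lemma~\ref{lem:basic}(c) would give $\varphi\le b\cdot\kappa\in\mathcal{I}$.

(d) Let $\{p_i:i<\kappa\}$ be cofinal in $\mathcal{P}$, by Lemma~\ref{lem:basic}(e), and choose $x_i\in U$ with $x_i\not\le p_i$; then $x_i\neq\emptyset$. The sum of the $x_i$ is $\le\varphi$. If it were in $\mathcal{I}$, it would be $\le p_j$ for some $j$ by (b), and then $x_j\le p_j$.
\end{proof}

Repetitions along reversed ordinals have to be excluded separately. The order $\psi=\sum_{n<\omega}\omega_n^*$ shows the new shape: it satisfies (i), because it embeds into each tail of the sum and its proper initial segments have smaller cardinality. It is not equivalent to any $b\cdot\delta$ with $b$ in a proper initial segment, because $\delta\le\psi$ forces $\delta\le\omega$ and then $|b\cdot\delta|<|\psi|$. (As in Example~\ref{ex:omegastar}, $\omega$ refutes (ii).)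

\begin{proposition}\label{prop:reversed}
There are no $b\in\mathcal{P}$ and ordinals $\zeta_i\ge1$ $(i<\kappa)$ with $\varphi\equiv\sum_{i<\kappa}b\cdot\zeta_i^*$.
\end{proposition}

\begin{proof}
Otherwise choose $b$ minimal, with such $\zeta_i$. For every $i_1<\kappa$,
\begin{equation}\label{eq:tail}
\varphi\le\sum_{i_1\le i<\kappa}b\cdot\zeta_i^*.
\end{equation}
Indeed, $\sum_{i<i_1}b\cdot\zeta_i^*$ is a proper initial segment of an order $\le\varphi$, so it is in $\mathcal{I}$, and an embedding of $\varphi$ into the whole sum does not map $\varphi$ into it. So a nonempty final segment of $\varphi$, which contains a copy of $\varphi$, is mapped into the tail.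

Let $x\in\mathcal{P}$ with $x<b$. Then $\sum_{i<\kappa}x\cdot\zeta_i^*$ is $\le\varphi$ and, by the minimality of $b$, not $\equiv\varphi$. By Lemma~\ref{lem:basic}(a),(d) it embeds into $\sum_{i<j}b\cdot\zeta_i^*$ for some $j<\kappa$. Since $\kappa\not\le j$, Lemma~\ref{lem:blocks}(a) puts a tail of the sum into one $b\cdot\zeta_{i'}^*$, and since $\kappa\not\le\zeta_{i'}^*$, it puts a further tail into one copy of $b$. So for some $i_1<\kappa$, depending on $x$,
\begin{equation}\label{eq:shrink2}
\sum_{i_1\le i<\kappa}x\cdot\zeta_i^*\le b;\quad\text{in particular }x\cdot\kappa\le b.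
\end{equation}

\emph{Case 1: $b$ is not idempotent.} By \eqref{eq:shrink2}, Lemma~\ref{lem:nonidem} applies. If $b=1$, then $\kappa=1\cdot\kappa\in\mathcal{I}$ by Corollary~\ref{cor:bounded}(a), so $\kappa\le\sum_{i<j}\zeta_i^*$ for some $j<\kappa$ by Lemma~\ref{lem:basic}(d), and Lemma~\ref{lem:blocks}(a) gives $\kappa\le\zeta_i^*$ for some $i$, which is absurd. If $b$ is an infinite ordinal, \eqref{eq:shrink2} with $x=1$ shows that $\zeta_i$ is finite for $i\ge i_1$, and then \eqref{eq:tail} embeds $\varphi$ into an ordinal. If $b^*$ is an infinite ordinal, \eqref{eq:shrink2} with $x=1$ gives $\kappa\le b$, which is absurd.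

\emph{Case 2: $b$ is idempotent.} Let $x<b$ be the witness of Lemma~\ref{lem:witness}, with $i_1$ as in \eqref{eq:shrink2}. From $x\cdot\kappa\le b$ and $x\cdot\alpha_b\not\le b$ we get $\kappa<\alpha_b$. From $x\cdot\zeta_i^*\le b$ and $x\cdot\beta_b^*\not\le b$ we get $\zeta_i<\beta_b$ for $i\ge i_1$. Then \eqref{eq:tail} gives $\varphi\le b\cdot\kappa\le b\in\mathcal{I}$, a contradiction.
\end{proof}

\begin{corollary}\label{cor:repetitions}
Let $b\in\mathcal{P}$. The set of all $b\cdot\xi$ ($\xi$ an ordinal) that lie in $\mathcal{I}$ is bounded, and so is the set of all $b\cdot\zeta^*$ ($\zeta$ an ordinal) that lie in $\mathcal{I}$.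
\end{corollary}

\begin{proof}
Otherwise Corollary~\ref{cor:bounded}(d) gives $\varphi\equiv\sum_{i<\kappa}b\cdot\xi_i=b\cdot\sum_{i<\kappa}\xi_i$, against Proposition~\ref{prop:power}, or $\varphi\equiv\sum_{i<\kappa}b\cdot\zeta_i^*$ with $\zeta_i\ge1$, against Proposition~\ref{prop:reversed}.
\end{proof}

\section{The thresholds $\alpha_0,\beta_0$ and the proof of Theorem~\ref{thm:main}}\label{sec:end}

The family $\mathcal{I}$ now resembles the family of orders below an idempotent, and we define the analogues of $\alpha_b$ and $\beta_b$. For $p\in\mathcal{P}$ let $\delta_p$ be the least ordinal with $p\cdot\delta_p\notin\mathcal{I}$, and $\varepsilon_p$ the least ordinal with $p\cdot\varepsilon_p^*\notin\mathcal{I}$. They exist by cardinality and do not increase when $p$ increases. Put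
\[
\alpha_0=\min_{p\in\mathcal{P}}\delta_p,\qquad\beta_0=\min_{p\in\mathcal{P}}\varepsilon_p .
\]
Since $\mathcal{P}$ is directed, there is $b_0\in\mathcal{P}$ above two blocks at which the minima are attained. Call $p\in\mathcal{P}$ \emph{large} if $p\ge b_0$; for large $p$, $\delta_p=\alpha_0$ and $\varepsilon_p=\beta_0$.

\begin{lemma}\label{lem:thresholds}
\begin{enumerate}
\item[(a)] $p\cdot\xi\in\mathcal{I}$ and $p\cdot\zeta^*\in\mathcal{I}$ for all $p\in\mathcal{P}$, $\xi<\alpha_0$, $\zeta<\beta_0$.
\item[(b)] $\alpha_0$ and $\beta_0$ are infinite regular cardinals, and $\alpha_0>\kappa$.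
\item[(c)] If $p$ is large, then $p\cdot\alpha_0\not\le\varphi$ and $p\cdot\beta_0^*\not\le\varphi$.
\end{enumerate}
\end{lemma}

\begin{proof}
(a) holds by definition.

(b) Corollary~\ref{cor:bounded}(a) gives $\alpha_0>\kappa$. Both ordinals are nonzero, and they are limits since $\mathcal{I}$ is closed under finite sums. By Corollary~\ref{cor:repetitions}, some $p\in\mathcal{P}$ lies above all $b_0\cdot\xi$ with $\xi<\alpha_0$; it is large (take $\xi=1$). Write $\alpha_0=\sum_{i<\mu}\rho_i$ with $\mu=\operatorname{cf}(\alpha_0)$ and $\rho_i<\alpha_0$. Then $b_0\cdot\alpha_0=\sum_{i<\mu}b_0\cdot\rho_i\le p\cdot\mu$, so $p\cdot\mu\notin\mathcal{I}$ and $\mu\ge\delta_p=\alpha_0$. In the same way let $q\in\mathcal{P}$ lie above all $b_0\cdot\zeta^*$ with $\zeta<\beta_0$, and write $\beta_0=\sum_{i<\mu}\rho_i$ with $\mu=\operatorname{cf}(\beta_0)$ and $\rho_i<\beta_0$. Then $b_0\cdot\beta_0^*=\sum_{i\in\mu^*}b_0\cdot\rho_i^*\le q\cdot\mu^*$, so $\mu\ge\varepsilon_q=\beta_0$.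

(c) If $p\cdot\alpha_0\le\varphi$, then $p\cdot\alpha_0\equiv\varphi$, since it is not in $\mathcal{I}$; this contradicts Proposition~\ref{prop:power}. From $1+\beta_0=\beta_0$ we get $p\cdot\beta_0^*\cong p\cdot\beta_0^*+p$, so $p\cdot\beta_0^*\le\varphi$ would put $p\cdot\beta_0^*$ into $\mathcal{I}$.
\end{proof}

Put $\gamma_0=\max(\alpha_0,\beta_0)$, an uncountable regular cardinal, and $\mathcal{H}=\mathcal{H}(\alpha_0,\beta_0)$. Although $\varphi$ is not a repetition of one block along an ordinal, it is covered by a repetition of one block along an order that omits both thresholds. To see this we condense $\varphi$ with respect to a large block $b$: by Lemma~\ref{lem:thresholds}(c) the quotient omits $\alpha_0$ and $\beta_0^*$, and the classes are uniformly bounded provided that $b$ cannot be split by sums of length below $\kappa$.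

\begin{proposition}\label{prop:cover}
There are a large $p\in\mathcal{P}$ and a quotient $D$ of $\varphi$ by a convex equivalence relation such that $D$ omits $\alpha_0$ and $\beta_0^*$ and $\varphi\le p\cdot D$.
\end{proposition}

\begin{proof}
Let $b=b_0\cdot\kappa\in\mathcal{P}$. It is large, infinite, right-indecomposable, without last element and of cofinality $\kappa$. The set $K=\{x\in\mathcal{I}:b\not\le x\}$ is bounded. Otherwise $\varphi\equiv\sum_{i<\kappa}x_i$ with $x_i\in K$ by Corollary~\ref{cor:bounded}(d), so $b_0\cdot\kappa\le\sum_{i<j}x_i$ for some $j<\kappa$ by Lemma~\ref{lem:basic}(d), and Lemma~\ref{lem:blocks}(a) puts a tail of $b_0\cdot\kappa$, which is a copy of $b$, into one $x_i$. Let $q\in\mathcal{P}$ be a bound of $K$ with $q\ge b$, and let $p=q\cdot\kappa\in\mathcal{P}$, which is large.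

Let $\sim$ be the relation of Lemma~\ref{lem:condensation}(b) on $L=\varphi$ for this $b$, and $D=\varphi/{\sim}$. By Lemmas~\ref{lem:condensation}(b) and~\ref{lem:thresholds}(c), $D$ omits $\alpha_0$ and $\beta_0^*$. It remains to show $c\le p$ for each class $c$. Let $u_0\in c$, $A=\{v\in c:v\le u_0\}$ and $B=\{v\in c:v>u_0\}$.

\emph{$A\le q$.} If $f\colon b\to A$ is an embedding and $w\in b$, then $f$ maps the final segment of $b$ that starts at $w$, which contains a copy of $b$, into $[f(w),u_0]$; this contradicts $f(w)\sim u_0$. So $b\not\le A$. As $A$ is bounded above in $\varphi$, we have $A\in K$.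

\emph{$B\le q\cdot\kappa$.} If $b\not\le B$, then $B\not\equiv\varphi$, so $B\in\mathcal{I}$ and $B\in K$. If $f\colon b\to B$ is an embedding, no $v\in B$ bounds its image, since $b\not\le[u_0,v]$. So $B$ has no last element and $\operatorname{cf}(B)=\operatorname{cf}(b)=\kappa$. By Lemma~\ref{lem:cofinal}, $B=\sum_{i<\kappa}B_i$ with $B_i\subseteq[u_0,v_i]$ and $v_i\in B$. Each $B_i$ is bounded above in $\varphi$ and does not contain $b$, so $B_i\in K$.

Hence $c=A+B\le q+q\cdot\kappa\cong q\cdot\kappa=p$.
\end{proof}

\begin{proposition}\label{prop:Hbounded}
For every $p\in\mathcal{P}$, the set $\{p\cdot E:E\in\mathcal{H}\}$ is a bounded subset of $\mathcal{I}$.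
\end{proposition}

\begin{proof}
Call $p\in\mathcal{P}$ \emph{bad} if the statement fails for $p$.

\emph{If $p$ is bad, then $\varphi\equiv p\cdot E$ for some $E\in\mathcal{H}$.} Let $U=\{p\cdot E:E\in\mathcal{H}\}\cap\mathcal{I}$, and suppose that $p'\in\mathcal{P}$ bounds $U$. Then $p\cdot E\in\mathcal{I}$ for all $E\in\mathcal{H}$, by induction on $\mathcal{H}$: if all $p\cdot E_i\in\mathcal{I}$, then all $p\cdot E_i\le p'$, so $p\cdot\sum_{i<\xi}E_i\le p'\cdot\xi$ and $p\cdot\sum_{i\in\zeta^*}E_i\le p'\cdot\zeta^*$, which are in $\mathcal{I}$ by Lemma~\ref{lem:thresholds}(a). So $p$ is not bad. Hence for bad $p$ the set $U$ is unbounded, and Corollary~\ref{cor:bounded}(d) gives $\varphi\equiv\sum_{i<\kappa}p\cdot E_i=p\cdot E$ with $E=\sum_{i<\kappa}E_i$, which is in $\mathcal{H}$ because $\kappa<\alpha_0$.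

\emph{A bad $p$ is idempotent.} Let $\varphi\equiv p\cdot E$ with $E\in\mathcal{H}$. If $\alpha_0\ge\beta_0$, Lemma~\ref{lem:H}(c) gives $\theta<\alpha_0$ with $\theta\not\le E$. The limit ordinal $\xi=\theta+\omega$ is below $\alpha_0$, so $p\cdot\xi\le\varphi\le p\cdot E$, and $\xi\not\le E$; Lemma~\ref{lem:blocks}(b) gives $p\cdot\omega\le p$. If $\beta_0>\alpha_0$, take $\theta<\beta_0$ with $\theta^*\not\le E$ and $\zeta=\theta+\omega<\beta_0$. Then $p\cdot\zeta^*\le\varphi\le p\cdot E$ and $\zeta^*\not\le E$, and the mirror image of Lemma~\ref{lem:blocks}(b) gives $p\cdot\omega^*\le p$.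

Now let $p$ be bad, $\varphi\equiv p\cdot E$. By Corollary~\ref{cor:bounded}(c) and directedness there is $p'\in\mathcal{P}$ with $p<p'$. Since $\varphi\le p'\cdot E$, we have $p'\cdot E\notin\mathcal{I}$, so $p'$ is bad and therefore idempotent. But $p'\le\varphi\le p\cdot E$ with $E$ scattered, so $p'\le p$ by Lemma~\ref{lem:idem-basic}(b), a contradiction.
\end{proof}

If $\varphi$ is scattered, we are done: then $D\in\mathcal{H}$ by Lemma~\ref{lem:H}(a), and $\varphi\le p\cdot D\in\mathcal{I}$. In general $D$ is only $\sigma$-scattered, and to pass from $\mathcal{H}$ to $D$ by Lemma~\ref{lem:absorption} we need one block above $p$ that absorbs \emph{itself} along all $\xi<\alpha_0$ and all $\zeta^*$ with $\zeta<\beta_0$. A minimal bound of the orders $p\cdot E$ has this property, because the family of these orders is closed under repetition along $\mathcal{H}$ and no smaller order contains all of them.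

\begin{proof}[Proof of Theorem~\ref{thm:main}]
Let $p$ and $D$ be as in Proposition~\ref{prop:cover}. By Proposition~\ref{prop:Hbounded}, the set $V=\{z\in\mathcal{P}:p\cdot E\le z\text{ for all }E\in\mathcal{H}\}$ is nonempty. Let $z$ be minimal in $V$. Then $p\cdot2\le z$, so $z$ is large and has more than one point.

\emph{Step 1. For any fewer than $\gamma_0$ orders $x_t<z$ there is a nonempty $E\in\mathcal{H}$ with $p\cdot E\not\le x_t$ for all $t$.} By Lemma~\ref{lem:H}(d) it suffices to treat one nonempty $x<z$. Write $x=y_1+\dots+y_n$ with $y_j\in\mathcal{P}$. Then $y_j<z$, so $y_j\notin V$, and there are $E_j\in\mathcal{H}$ with $p\cdot E_j\not\le y_j$. Let $E'=E_1+\dots+E_n$; it is nonempty, and $p\cdot E'\not\le y_j$ for all $j$. By Lemma~\ref{lem:blocks}(d), $(p\cdot E')\cdot n\not\le x$, so $E=E'\cdot n\in\mathcal{H}$ works.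

\emph{Step 2. $z$ is idempotent.} Suppose that $z$ is strictly right, and let $\mu=\operatorname{cf}(z)$. As $p\cdot2\le z$, the block $p$ embeds into a proper initial segment of $z$, so $p\cdot\mu\le z\le\varphi$ by Lemma~\ref{lem:stacking}, and $\mu<\alpha_0$ by Lemma~\ref{lem:thresholds}(c). Let $(v_i)_{i<\mu}$ be cofinal in $z$ and $z_i=\{v:v\le v_i\}$. Then $z_i<z$, and Step~1 gives $E$ with $p\cdot E\not\le z_i$ for all $i$. But $(p\cdot E)\cdot2=p\cdot(E\cdot2)\le z$, so $p\cdot E$ embeds below a point of $z$, hence into some $z_i$. This is a contradiction.

Suppose that $z$ is strictly left, and let $\mu=\operatorname{cf}(z^*)$. Lemma~\ref{lem:stacking} for $z^*$ and $p^*$ gives $p^*\cdot\mu\le z^*$, that is, $p\cdot\mu^*\le z\le\varphi$, so $\mu<\beta_0$ by Lemma~\ref{lem:thresholds}(c). Let $(v_i)_{i<\mu}$ be coinitial in $z$ and $z_i=\{v:v\ge v_i\}<z$. With $E$ from Step~1, the second copy in $(p\cdot E)\cdot2\le z$ lies above a point of $z$, hence in some $z_i$, again a contradiction. By Lemma~\ref{lem:trichotomy}, $z$ is idempotent.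

\emph{Step 3. $\alpha_z=\alpha_0$ and $\beta_z=\beta_0$.} Since $z$ is large and $z\le\varphi$, Lemma~\ref{lem:thresholds}(c) gives $\alpha_z\le\alpha_0$ and $\beta_z\le\beta_0$. Write $z=\sum_{d\in D_z}x_d$ as in Lemma~\ref{lem:idem-structure}(b). Then $|D_z|<\gamma_0$, so Step~1 gives $E$ with $p\cdot E\not\le x_d$ for all $d$. If $\alpha_z<\alpha_0$, then $E\cdot\alpha_z\in\mathcal{H}$, so $(p\cdot E)\cdot\alpha_z\le\sum_{d\in D_z}x_d$; since $\alpha_z\not\le D_z$, Lemma~\ref{lem:blocks}(a) gives $p\cdot E\le x_d$ for some $d$. If $\beta_z<\beta_0$, then $E\cdot\beta_z^*\in\mathcal{H}$ and $\beta_z^*\not\le D_z$, and the mirror image of Lemma~\ref{lem:blocks}(a) gives the same conclusion. Both contradict the choice of $E$.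

By Step~3, $z\cdot\xi\le z$ for $\xi<\alpha_0$ and $z\cdot\zeta^*\le z$ for $\zeta<\beta_0$. The order $D$ is $\sigma$-scattered and omits $\alpha_0$ and $\beta_0^*$, so Lemma~\ref{lem:absorption} yields
\[
\varphi\le p\cdot D\le z\cdot D\le z\in\mathcal{I},
\]
in contradiction with Lemma~\ref{lem:basic}(a). Hence $\mathcal{C}$ is empty: a $\sigma$-scattered order satisfying (i) and (ii) is not Hagendorf, so it is an ordinal $\omega^\alpha$.
\end{proof}

\section{Ordinals among $\sigma$-scattered orders}\label{sec:ordinals}

All orders in this section are $\sigma$-scattered. Let (i$'$) be the property that $\varphi\neq\emptyset$ embeds into no proper initial segment of itself. Nonzero ordinals satisfy (i$'$) and (ii), and we must prove the converse. Both properties are invariant under $\equiv$, because embeddings map proper initial segments into proper initial segments, and an order equivalent to an ordinal is an ordinal.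

For an indecomposable order, (i$'$) is the same as (i): if $\varphi=A+B$ with $B\neq\emptyset$ and $\varphi\not\le A$, then $\varphi\le B$. So Theorem~\ref{thm:main} settles the indecomposable case, and it is natural to use induction on the number of summands, removing the last one. The difficulty is that (i$'$) need not pass from $\varphi=A+\tau$ to $A$: the order $\mathbb{Q}+\omega_1$ satisfies (i$'$), as its proper initial segments are countable, while $\mathbb{Q}$ does not. In this example (ii) fails, since $\omega_1<\mathbb{Q}+\omega_1$. We show that (ii) always fails in such a situation.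

Let $\ell(\varphi)$ be the least $n$ such that some order $\equiv\varphi$ is a sum of $n$ indecomposables (Lemma~\ref{lem:finite-sum}). A sum of $n$ indecomposables is \emph{reduced} if its $\ell$ is $n$. A block of consecutive summands of a reduced sum is reduced, since it could otherwise be replaced by an equivalent shorter sum. A reduced sum does not embed into the sum, in order, of a proper subfamily of its summands, since it would be equivalent to it. Call an indecomposable order \emph{leftish} if it is not strictly right. A leftish order embeds into a proper initial segment of itself, has more than one point, and is idempotent or strictly left by Lemma~\ref{lem:trichotomy}.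

\begin{lemma}\label{lem:reduced}
\begin{enumerate}
\item[(a)] If $\xi$ is indecomposable and $Z+\xi\le X+Y$, then $Z+\xi\le X$ or $\xi\le Y$.
\item[(b)] If $Y+\xi$ is reduced with last summand $\xi$, $Y\ne\emptyset$, and $Y+\xi\le B+\xi$, then $Y\le B$.
\item[(c)] If $Y+\xi$ is reduced with last summand $\xi$ ($Y$ may be empty) and $Y+\xi+1\le Y+\xi$, then $\xi$ is leftish.
\end{enumerate}
\end{lemma}

\begin{proof}
(a) Split $\xi=\xi_0+\xi_1$ into the parts mapped into $X$ and into $Y$. If $\xi\le\xi_1$, then $\xi\le Y$. Otherwise $\xi\le\xi_0$, so $\xi_0\ne\emptyset$, all of $Z$ is mapped into $X$, and $Z+\xi\le Z+\xi_0\le X$.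

(b) Split $Y=Y_1+Y_2$ into the parts mapped into $B$ and into $\xi$. If $Y_2=\emptyset$ we are done. Otherwise $Y_2+\xi\le\xi$. Let $\rho$ be the last summand of $Y=Y'+\rho$. Since $\rho+\xi$ is reduced, $\rho+\xi\not\le\xi$, so $\rho\not\le Y_2$. Hence $Y_2$ does not contain $\rho$, so $\rho=\rho_1+Y_2$, and $\rho\le\rho_1$ by indecomposability. Thus $Y\le Y'+\rho_1=Y_1\le B$.

(c) Suppose that $\xi$ is strictly right. Since $Y+\xi\not\le Y$, the embedding maps a nonempty final segment of $\xi$ into the summand $\xi$ of the target, below the image of the added point. So $\xi$ embeds into a proper initial segment of $\xi$, a contradiction.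
\end{proof}

If $A$ fails (i$'$), it ends in a leftish summand $s$, say $A=W+s$, and (ii) will force everything strictly below $A$ into $W$. The next lemma shows that this configuration reproduces itself with one summand less, and is impossible for one summand.

\begin{lemma}\label{lem:descent}
There is no reduced sum $\xi_1+\dots+\xi_k+s$ with $k\ge1$ and $s$ leftish such that $W=\xi_1+\dots+\xi_k$ satisfies
\begin{enumerate}
\item[(P1)] $W+y\le W$ for all $y<s$, and
\item[(P2)] $B+s\le W$ for all $B<W$.
\end{enumerate}
\end{lemma}

\begin{proof}
We use induction on $k$. Suppose such a sum exists, and let $\pi=\xi_k$, $U=\xi_1+\dots+\xi_{k-1}$, so $W=U+\pi$. As $1<s$, (P1) gives $W+1\le W$, so $\pi$ is leftish by Lemma~\ref{lem:reduced}(c). By reducedness $W+s\not\le W$. This limits the ways in which $s$ fits into $\pi$: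
\begin{enumerate}
\item[(1)] If $\pi$ is idempotent, then $s\not\le\pi$; otherwise $W+s\le U+\pi\cdot2\le W$.
\item[(2)] If $\pi$ is strictly left and $\pi=G+F$ with $G\ne\emptyset$, then $s\not\le F$; otherwise $\pi\le G$ gives $W+s=U+\pi+s\le U+G+F=W$.
\end{enumerate}

Let $k=1$, so $W=\pi$ and $1<W$. By (P2), $1+s\le\pi$. So $\pi$ is strictly left by (1), and $s$ embeds above a point of $\pi$, against (2).

Let $k\ge2$. We first prove:
\begin{enumerate}
\item[(3)] If $Z+s\le U+\pi$, then $Z\le U$.
\end{enumerate}
If $s\not\le\pi$, Lemma~\ref{lem:reduced}(a) gives $Z+s\le U$. If $s\le\pi$, then $\pi$ is strictly left by (1). If some point of $Z$ were mapped into $\pi$, then $s$ would be mapped into $\pi$ above that point, against (2). So $Z$ is mapped into $U$.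

The sum $U+\pi$ is reduced with $\pi$ leftish, and we check (P1) and (P2) for $U$ and $\pi$. Let $y<\pi$. If $U+\pi\le U+y$, Lemma~\ref{lem:reduced}(a) gives $U+\pi\le U$ or $\pi\le y$, both false. So $U+y<W$, hence $U+y+s\le W$ by (P2) for $W$ and $s$, and $U+y\le U$ by (3). Let $B<U$. If $U+\pi\le B+\pi$, Lemma~\ref{lem:reduced}(b) gives $U\le B$, which is false. So $B+\pi<W$, hence $B+\pi+s\le W$ by (P2) for $W$ and $s$, and $B+\pi\le U$ by (3). This contradicts the induction hypothesis.
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:ordinals}]
Let $\varphi$ satisfy (i$'$) and (ii). We show by induction on $n=\ell(\varphi)$ that $\varphi$ is an ordinal. Replacing $\varphi$ by an equivalent order, we may assume that $\varphi=\varphi_1+\dots+\varphi_n$ is reduced. If $n=1$, then $\varphi$ satisfies (i) and (ii), and Theorem~\ref{thm:main} applies. Let $n\ge2$ and write $\varphi=A+\tau$, $A=W+s$, where $\tau=\varphi_n$, $s=\varphi_{n-1}$ and $W=\varphi_1+\dots+\varphi_{n-2}$ is possibly empty.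

The summand $\tau$ is strictly right. Otherwise it embeds into a proper initial segment $G$ of itself, and $\varphi\le A+G$ violates (i$'$). Next,
\begin{equation}\label{eq:push}
x+\tau\le A\quad\text{for all }x<A.
\end{equation}
Indeed, $\varphi\not\le x+\tau$ by Lemma~\ref{lem:reduced}(b), so $x+\tau<\varphi$, and by (ii) $x+\tau\le A+G$ for a proper initial segment $G$ of $\tau$. Since $\tau\not\le G$, Lemma~\ref{lem:reduced}(a) gives \eqref{eq:push}. In particular $\tau\le A$, and $A$ satisfies (ii).

If $A$ satisfies (i$'$), then $A$ is an ordinal by induction, since $\ell(A)=n-1$; so is $\tau\le A$, and so is $\varphi=A+\tau$. It remains to refute the assumption that $A$ fails (i$'$), that is, $A+1\le A$. Under this assumption $s$ is leftish by Lemma~\ref{lem:reduced}(c), and $\tau\ne1$, since $\varphi\not\le A$.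

We claim $\tau\not\le s$. Suppose $\tau\le s$. If $s$ is idempotent, then $\varphi=W+s+\tau\le W+s\cdot2\le A$. If $s$ is strictly left, take a point $w\in\tau$ and let $s=G+F$, where $F$ is the part of $s$ strictly above the image of $w$. The part of $\tau$ above $w$ is nonempty by Lemma~\ref{lem:stacking}, contains a copy of $\tau$, and is mapped into $F$; also $s\le G$, as $G\ne\emptyset$. So $\varphi=W+s+\tau\le W+G+F=A$. Both cases contradict $\varphi\not\le A$.

By \eqref{eq:push}, Lemma~\ref{lem:reduced}(a) and $\tau\not\le s$, we get $x+\tau\le W$ for all $x<A$. Hence $W\ne\emptyset$, and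
\begin{equation}\label{eq:intoW}
x\le W\quad\text{for all }x<A.
\end{equation}
Now the reduced sum $A=W+s$ satisfies (P1) and (P2). For $y<s$, the relation $W+s\le W+y$ would give $W+s\le W$ or $s\le y$ by Lemma~\ref{lem:reduced}(a); so $W+y<A$, and $W+y\le W$ by \eqref{eq:intoW}. For $B<W$, the relation $W+s\le B+s$ would give $W\le B$ by Lemma~\ref{lem:reduced}(b); so $B+s<A$, and $B+s\le W$ by \eqref{eq:intoW}. This contradicts Lemma~\ref{lem:descent}.
\end{proof}

\begin{thebibliography}{9}

\bibitem{Laver}
R.~Laver, \emph{On Fra\"{\i}ss\'e's order type conjecture}, Ann. of Math. \textbf{93} (1971).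

\bibitem{SW}
Jonathan Schilhan and Thilo Weinert, \emph{Hagendorf Orders}, arXiv:2609.39487 (2026).

\end{thebibliography}
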